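\title{Choice adds no consistency strength to type theory with universes and excluded middle}

\begin{abstract}
We consider dependent type theory with an impredicative, proof-irrelevant universe of propositions, $\omega$ many predicative universes and inductive types, in which the accessibility predicate has large elimination. With excluded middle and a choice operator this theory is equiconsistent with $\mathsf{ZFC}$ plus, for every $n$, the existence of $n$ inaccessible cardinals. We show that the same holds with excluded middle alone. For each $n$ the theory without choice proves that there is a transitive class model of $\mathsf{ZF}$ with $n$ ordinals that are inaccessible in its constructible universe. The tool is a lemma on uniformly definable cofinal maps: if every limit stage in a suitable range of ordinals could be approached from below in a uniformly definable way, then well-founded recursion over predicates would produce one type in a universe that names all ordinals of that universe, contrary to the Burali-Forti argument.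
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The theories}

Throughout, $T$ is the following dependent type theory; it is the kernel type theory of Lean without its built-in quotient types and without any of its axioms.
\begin{itemize}
\item \emph{Sorts.} There are a universe $\mathsf{Prop}$ of propositions and universes $\mathsf{Type}_n$ for $n\in\mathbb N$, with $\mathsf{Prop}:\mathsf{Type}_0:\mathsf{Type}_1:\cdots$. The universe $\mathsf{Prop}$ is impredicative: $\forall x{:}A.\,\varphi(x)$ is a proposition whenever each $\varphi(x)$ is, in whatever universe $A$ lies. Any two proofs of the same proposition are definitionally equal. The hierarchy is cumulative by lifting: a type in $\mathsf{Type}_n$ has a copy, an inductive type with one constructor, in each higher universe.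
\item \emph{Types.} There are dependent function types with $\beta$ and $\eta$, and inductive types and families with their recursors. The recursor of an inductive proposition eliminates only into $\mathsf{Prop}$, that is, it can only be used to construct proofs, unless the proposition is a syntactic subsingleton: it has at most one constructor, and each argument of the constructor is a proof or is an index of the result. So $\exists$ and $\lor$ eliminate only into $\mathsf{Prop}$. For a relation $R$ on a type $X$, the accessibility predicate $\mathsf{Acc}_R:X\to\mathsf{Prop}$, with constructor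
\[
\mathsf{intro}:(x:X)\to(\forall y.\ R\,y\,x\to\mathsf{Acc}_R\,y)\to\mathsf{Acc}_R\,x,
\]
is a syntactic subsingleton, and so has \emph{large elimination}: recursion on $\mathsf{Acc}_R$ may construct elements of any type.
\item \emph{No axioms.} In particular function extensionality, propositional extensionality and quotient types are not available.
\end{itemize}
Two axioms are considered on top of $T$. \emph{Excluded middle} (EM) is $\forall p{:}\mathsf{Prop}.\ p\lor\neg p$. \emph{Choice} is a constant $\mathsf{choice}:\mathsf{Nonempty}\,\alpha\to\alpha$ for every type $\alpha$ in any universe, where $\mathsf{Nonempty}\,\alpha$ is the inductive proposition with the single constructor $\alpha\to\mathsf{Nonempty}\,\alpha$. Choice turns a mere proof that $\alpha$ has an element into an element of $\alpha$. A type theory is consistent if it has no closed term of type $\mathsf{False}$.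

On the side of set theory, $\mathsf{ZFC}_n$ is $\mathsf{ZFC}$ with the axiom that there are at least $n$ inaccessible cardinals, that is, uncountable regular strong limit cardinals, and $\mathsf{ZFC}_\omega=\bigcup_n\mathsf{ZFC}_n$. We take the following result as known; it is quoted in \cite{Carneiro}.

\begin{theorem}\label{thm:known}
The theory $T+\mathrm{EM}+\mathrm{choice}$ is equiconsistent with $\mathsf{ZFC}_\omega$.
\end{theorem}

\subsection{The question and the answer}

The question we answer comes from \cite{Carneiro}: \emph{is $T+\mathrm{EM}$, without choice, equiconsistent with $T+\mathrm{EM}+\mathrm{choice}$, that is, with $\mathsf{ZFC}_\omega$?} It is. Let $L$ be the constructible universe and let $\mathrm{inac}_L(\alpha)$ be the formula of set theory ``($\alpha$ is an uncountable regular strong limit cardinal)$^L$''.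

\begin{theorem}\label{thm:main}
For each $n\in\mathbb N$, the theory $T+\mathrm{EM}$ proves that there is a transitive class model of $\mathsf{ZF}$ (a predicate $V_\theta$ on a type of sets $\mathcal V:\mathsf{Type}_{n+1}$) containing ordinals $\lambda_0<\dots<\lambda_{n-1}$ that satisfy $\mathrm{inac}_L$ in the model. Consequently $\mathrm{Con}(T+\mathrm{EM})\Rightarrow\mathrm{Con}(\mathsf{ZFC}_\omega)$, by an effective, finitary transformation of proofs.
\end{theorem}

\begin{corollary}\label{cor:main}
The theories $T+\mathrm{EM}$, $T+\mathrm{EM}+\mathrm{choice}$ and $\mathsf{ZFC}_\omega$ are equiconsistent.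
\end{corollary}

\begin{proof}
Theorem~\ref{thm:known} gives $\mathrm{Con}(\mathsf{ZFC}_\omega)\Rightarrow\mathrm{Con}(T+\mathrm{EM}+\mathrm{choice})$. A subtheory of a consistent theory is consistent, so $\mathrm{Con}(T+\mathrm{EM}+\mathrm{choice})\Rightarrow\mathrm{Con}(T+\mathrm{EM})$. Theorem~\ref{thm:main} closes the cycle.
\end{proof}

\subsection{Two jobs of choice}

Set theory suggests the answer yes. There, choice can be recovered by passing to $L$: if $\mathsf{ZF}$ with $n$ ordinals satisfying $\mathrm{inac}_L$ is consistent, then so is $\mathsf{ZFC}_n$.

Type theory suggests the answer no, because there the choice operator has a second job: it carries information from proofs to data. Sets are modeled by well-founded trees. A set is $\sup A\,f$, where $A$ is a type in a fixed universe and $f$ assigns a set to each $a:A$; its elements are the sets $f(a)$, up to an extensional equivalence $\approx$. Suppose that for each element $x$ of $\sup A\,f$ there is $y$ with $\varphi(x,y)$, where $\varphi$ respects $\approx$. Choice gives a function $g$ on $A$ with $\varphi(f(a),g(a))$ for all $a$, and $\sup A\,g$ collects the witnesses. So replacement takes one line. Without choice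 this line cannot be written: the hypothesis is a proof, and the recursor of $\exists$ does not define $g$. Uniqueness of $y$ does not change the recursor, and EM, being a disjunction, also eliminates only into $\mathsf{Prop}$. Pairing, union, power set, separation and infinity survive (Section~\ref{sec:sets}), so Zermelo's axioms come at no cost. But replacement, and the closure properties that make a universe resemble an inaccessible cardinal, appear to rest on the second job of choice.

We do not repair that line, and we do not show that the type of all trees satisfies replacement. We show instead that replacement cannot fail at \emph{every} stage of the cumulative hierarchy, and that inaccessibility in $L$ cannot fail at every ordinal between two consecutive universes.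

\subsection{Ladders in place of choice}\label{sec:prototype}

The mechanism has a prototype in $\mathsf{ZF}$. Let $\lambda$ be an ordinal, and suppose we are given a function that assigns to every limit ordinal $\alpha\le\lambda$ a \emph{ladder}, a map $c_\alpha:\omega\to\alpha$ with unbounded range. Then every $\alpha\le\lambda$ is countable, and the proof needs no choice. Fix a bijection $\pi:\omega\times\omega\to\omega$ and define surjections $e_\alpha:\omega\to\alpha$ for $0<\alpha\le\lambda$ by recursion: $e_1$ is constant $0$; for $\alpha>0$ put $e_{\alpha+1}(0)=\alpha$ and $e_{\alpha+1}(m+1)=e_\alpha(m)$; and for limit $\alpha$ put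
\[
e_\alpha(\pi(m,k))=e_{c_\alpha(m)+1}(k),
\]
which is onto because each $\eta<\alpha$ lies below some $c_\alpha(m)+1$. The usual proof that a countable union of countable sets is countable chooses an enumeration of each set. Here nothing is chosen, since the recursion itself supplies the enumerations.

For $\lambda=\omega_1$ the conclusion is false, so no such assignment of ladders exists. This negative fact has positive consequences. Any uniform rule that yields a ladder at $\alpha$ whenever $\alpha$ lacks some property proves that some limit $\alpha\le\omega_1$ has the property. For instance, the rule ``take the first unbounded map $\omega\to\alpha$ in the canonical well-order of $L$'' shows that some limit $\alpha\le\omega_1$ has uncountable cofinality in $L$.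

In type theory, ``countable'' becomes ``named by a type in $\mathsf{Type}_i$'', enumerations become \emph{codes}, and $\omega_1$ becomes the class $K_i$ of ordinals that are order types of well-founded relations in $\mathsf{Type}_i$; by the Burali-Forti argument no code in $\mathsf{Type}_i$ names all of $K_i$ (Section~\ref{sec:codes}). The recursion must now produce types, which are data, from ladders that are only given by propositions. This is possible because of two features of $T$ (Section~\ref{sec:bridges}): predicates admit definite description without any axiom, and $\mathsf{Acc}$ has large elimination. The result is the Ladder Lemma (Section~\ref{sec:ladder}). It is applied with two rules. A failure of replacement is a definable unbounded map, which gives the model $V_\theta$ (Section~\ref{sec:zf}). A failure of inaccessibility in $L$ has a first witness in $L$, which gives one $\lambda_i$ for each universe (Section~\ref{sec:inac}). With $\kappa_i$ the set of elements of $K_i$, the outcome is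
\[
\omega<\lambda_0\le\kappa_0<\lambda_1\le\kappa_1<\dots<\lambda_{n-1}\le\kappa_{n-1}\in\theta .
\]

\section{From propositions to data}\label{sec:bridges}

Fix $n\in\mathbb N$. Sections~\ref{sec:bridges}--\ref{sec:inac} are carried out inside $T+\mathrm{EM}$. A statement about a level $i\le n$ is a scheme, with one instance for each numeral $i$. Lifts between universes are left implicit. All types of data below lie in some $\mathsf{Type}_j$ with $j\le n+1$; the universe $\mathsf{Type}_{n+2}$ occurs only as a classifier of motives of recursors.

Each $\mathsf{Type}_i$ is closed under $\Sigma$-types and disjoint sums, and it has two closure properties that play the roles of power set and separation. If $A:\mathsf{Type}_i$, then $A\to\mathsf{Prop}$ is in $\mathsf{Type}_i$, because $\mathsf{Prop}:\mathsf{Type}_0$. If moreover $P:A\to\mathsf{Prop}$, then the subtype $\{a:A\mid P\,a\}$ is in $\mathsf{Type}_i$. Here $P$ may quantify over types of any size, by impredicativity. We write $\mathsf{PLift}\,\varphi$ for the proposition $\varphi$ regarded as a type in $\mathsf{Type}_i$; its elements are proofs of $\varphi$.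

One rule governs the whole paper. In a proof of a proposition we may argue by cases and take witnesses of existential statements, as in ordinary mathematics. In a definition of data (a set, a type, a function into a type of data) we may not. Whenever we ``take'' or ``fix'' a witness below, the goal is a proposition.

For predicates $P,Q$ on a type $S$ write $P\subseteq Q$ for $\forall z(P\,z\to Q\,z)$, and $P\equiv Q$ for $\forall z(P\,z\leftrightarrow Q\,z)$. Without the extensionality axioms $P\equiv Q$ does not yield $P=Q$, so nothing relates the values of a function on $S\to\mathsf{Prop}$ at $P$ and at $Q$ unless we prove it.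

The first bridge from propositions to data is that a predicate which merely exists, and is unique up to $\equiv$, can be written down up to $\equiv$.

\begin{lemma}[Description]\label{lem:desc}
Let $Y,S$ be types, $\psi:Y\to\mathsf{Prop}$ and $M:Y\to S\to\mathsf{Prop}$. Suppose $\psi\,y_0$, and $M\,y\equiv M\,y_0$ for every $y$ with $\psi\,y$. Then the term $\lambda z.\,\exists y.\ \psi\,y\wedge M\,y\,z$, which does not mention $y_0$, is equivalent under $\equiv$ to $M\,y_0$.
\end{lemma}

\begin{proof}
If $M\,y_0\,z$, take $y=y_0$. If $\psi\,y$ and $M\,y\,z$, then $M\,y_0\,z$ because $M\,y\equiv M\,y_0$.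
\end{proof}

The second bridge is well-founded recursion. A relation $R$ on $X$ is \emph{well-founded} if $\forall x.\,\mathsf{Acc}_R\,x$. Eliminating $\mathsf{Acc}_R$ into $\mathsf{Prop}$ gives induction along $R$; large elimination gives the following.

\begin{lemma}[Recursion]\label{lem:rec}
Let $R$ be well-founded on $X$, let $C$ be a type in any universe, and let $F:(x:X)\to((y:X)\to R\,y\,x\to C)\to C$. Then there is a term $f:X\to C$ with $f(x)=F\,x\,(\lambda y\,r.\,f(y))$ for all $x$.
\end{lemma}

\begin{proof}
The recursor gives $\mathsf{rec}(x,t):C$ for $t:\mathsf{Acc}_R\,x$, and $\mathsf{rec}(x,\mathsf{intro}\,x\,h)$ reduces to $F\,x\,(\lambda y\,r.\,\mathsf{rec}(y,h\,y\,r))$. Let $\pi_x$ be the given proof of $\mathsf{Acc}_R\,x$ and put $f(x)=\mathsf{rec}(x,\pi_x)$. By proof irrelevance $\pi_x$ is definitionally equal to $\mathsf{intro}\,x\,h$, where $h$ is obtained from $\pi_x$ by inversion, and $h\,y\,r$ is definitionally equal to $\pi_y$. So the equation holds definitionally. It can also be proved as a propositional equality by induction on $\mathsf{Acc}_R$: in the induction step the accessibility proof has the form $\mathsf{intro}\,x\,h$, and the two sides reduce to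 terms that differ only in proofs. The comparison under $\lambda$ is definitional, so function extensionality is not needed.
\end{proof}

We use the equation only to rewrite inside propositions, for which the propositional equality suffices. The point of Lemma~\ref{lem:rec} is that a recursive call needs a term $y$ and a \emph{proof} of $R\,y\,x$, and that $R$ and its well-foundedness are propositions, which may be established with EM.

\section{Sets, ordinals and the cumulative hierarchy}\label{sec:sets}

\subsection{The type of sets}

Let $\mathcal V:\mathsf{Type}_{n+1}$ be the inductive type with the constructor $\sup:(A:\mathsf{Type}_n)\to(A\to\mathcal V)\to\mathcal V$. Its elements are called \emph{sets}. Its recursor eliminates into every universe, so for $x=\sup A\,f$ both $A$ and $f$ are functions of $x$. For $A:\mathsf{Type}_i$ with $i\le n$ we write $\{f(a):a:A\}$ for $\sup A\,f$. Define by recursion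
\[
\sup A\,f\approx\sup B\,g\ :=\ (\forall a\,\exists b.\ f(a)\approx g(b))\wedge(\forall b\,\exists a.\ f(a)\approx g(b)),
\]
\[
x\in\sup B\,g\ :=\ \exists b.\ x\approx g(b).
\]
Reflexivity, symmetry and transitivity of $\approx$ follow by structural induction on the first set, quantifying over the others. Hence $\in$ respects $\approx$: on the left by transitivity, and on the right because $x\approx g(b)$ and $\sup B\,g\approx\sup C\,k$ give $c$ with $x\approx g(b)\approx k(c)$. Extensionality holds, $x\approx y\leftrightarrow\forall z(z\in x\leftrightarrow z\in y)$; for the direction from right to left apply the hypothesis to $f(a)\in\sup A\,f$ and to $g(b)\in\sup B\,g$.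

A predicate on $\mathcal V$ is \emph{extensional} if it respects $\approx$, and an extensional predicate is a \emph{class}. A set $x$ gives the class $\widehat x:=\lambda z.\,z\in x$. For a predicate $X$ on $\mathcal V$ we also write $z\in X$ for $X\,z$, and we omit the hat in inclusions such as $x\subseteq X$.

\begin{lemma}[$\in$-induction]\label{lem:ind}
Let $P:\mathcal V\to\mathsf{Prop}$ satisfy $\forall x((\forall y\in x.\,P\,y)\to P\,x)$. Then $\forall x.\,P\,x$. Consequently $x\notin x$ for all $x$, and every nonempty class $X$ has an $\in$-minimal element, that is, an element none of whose elements is in $X$.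
\end{lemma}

\begin{proof}
We show by structural induction on $x=\sup A\,f$ that $P\,x'$ for all $x'\approx x$. If $y\in x'$, then $y\approx f(a)$ for some $a$, so $P\,y$ by the induction hypothesis for $f(a)$; hence $P\,x'$. For $x\notin x$: if $y\notin y$ for all $y\in x$, then $x\in x$ would give $x\notin x$. If $X$ has no minimal element, then $\forall y\in x.\,y\notin X$ implies $x\notin X$, so $X$ is empty; EM turns this into the stated form.
\end{proof}

The following operations are terms, and each has the expected elements. Let $x=\sup A\,f$.
\begin{itemize}
\item \emph{Empty set and pairs.} Index by the empty type and by the two-element type. The ordered pair is $\langle x,y\rangle=\{\{x\},\{x,y\}\}$; the usual argument from extensionality shows that it determines $x$ and $y$ up to $\approx$.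
\item \emph{Union.} With $f(a)=\sup B_a\,g_a$ put $\bigcup x=\{g_a(b):(a,b):\Sigma_{a:A}B_a\}$. If $z\in y\in x$, then $y\approx f(a)$ for some $a$, so $z\in f(a)$ and $z\in\bigcup x$; the converse holds since $f(a)\in x$.
\item \emph{Separation.} For a class $P$ take $\{f(a):a:\{a:A\mid P(f(a))\}\}$. Its elements are the $z\in x$ with $P\,z$, by extensionality of $P$.
\item \emph{Power set.} Put $\mathcal P(x)=\{x_S:S:A\to\mathsf{Prop}\}$ with $x_S=\{f(a):a:\{a\mid S\,a\}\}$. Each $x_S$ is a subset of $x$, and if $y\subseteq x$ then $y\approx x_S$ for $S\,a:=(f(a)\in y)$.
\item \emph{Numerals.} Put $\eta+1:=\eta\cup\{\eta\}$, define $\overline 0=\emptyset$ and $\overline{m+1}=\overline m+1$ by recursion on $m:\mathbb N$, and put $\omega=\{\overline m:m:\mathbb N\}$. By induction $\overline m\in\overline k$ for $m<k$, so $\overline m\approx\overline k$ implies $m=k$ because no set is an element of itself. We write $1$ for $\overline 1$.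
\end{itemize}

\subsection{Ordinals}

An \emph{ordinal} is a transitive set of transitive sets. Elements of ordinals are ordinals: if $\beta\in\alpha$, then $\beta$ is transitive and its elements lie in $\alpha$. If $\eta$ is an ordinal, so is $\eta+1$. Hence every $\overline m$ is an ordinal, and $\omega$ is an ordinal because $\overline m\subseteq\omega$ by induction on $m$. We write $\alpha<\beta$ for $\alpha\in\beta$ and $\alpha\le\beta$ for $\alpha\subseteq\beta$.

\begin{lemma}\label{lem:ord}
For ordinals $\alpha,\beta$ we have $\alpha\in\beta$ or $\alpha\approx\beta$ or $\beta\in\alpha$. Moreover $\alpha\le\beta$ holds if and only if $\alpha<\beta$ or $\alpha\approx\beta$; if $\alpha<\beta$ then $\alpha+1\le\beta$; and every nonempty class of ordinals has a least element, unique up to $\approx$.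
\end{lemma}

\begin{proof}
Suppose the first claim fails. Take an $\in$-minimal ordinal $\alpha$ that is incomparable with some ordinal, and then an $\in$-minimal ordinal $\beta$ incomparable with $\alpha$. Each $\beta'\in\beta$ is comparable with $\alpha$, and $\alpha\in\beta'$ or $\alpha\approx\beta'$ would give $\alpha\in\beta$; so $\beta'\in\alpha$. Each $\alpha'\in\alpha$ is comparable with $\beta$, and $\beta\in\alpha'$ or $\beta\approx\alpha'$ would give $\beta\in\alpha$; so $\alpha'\in\beta$. Thus $\alpha\approx\beta$, a contradiction.

If $\alpha\subseteq\beta$, the case $\beta\in\alpha$ would give $\beta\in\beta$; conversely $\alpha\in\beta$ gives $\alpha\subseteq\beta$ by transitivity, and then $\alpha\cup\{\alpha\}\subseteq\beta$. If $\alpha$ is $\in$-minimal in a class of ordinals and $\beta$ is in the class, then $\beta\notin\alpha$, so $\alpha\le\beta$.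
\end{proof}

\subsection{The cumulative hierarchy}

Define $U:\mathcal V\to\mathcal V$ by structural recursion, $U(\sup A\,f)=\bigcup\{\mathcal P(U(f(a))):a:A\}$. So $z\in U(\sup A\,f)$ if and only if $z\subseteq U(f(a))$ for some $a$. By structural induction $U$ respects $\approx$: if $\sup A\,f\approx\sup B\,g$, each $f(a)$ is matched by some $g(b)$ with $U(f(a))\approx U(g(b))$, and conversely. Therefore
\begin{equation}\label{eq:U}
z\in U(x)\ \leftrightarrow\ \exists y\in x.\ z\subseteq U(y).
\end{equation}
For an ordinal $\alpha$ put $V_\alpha:=U(\alpha)$, so that $x\in V_\alpha$ if and only if $x\subseteq V_\eta$ for some $\eta<\alpha$.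

\begin{lemma}\label{lem:rank}
Let $\alpha,\beta$ be ordinals. If $\alpha\le\beta$ then $V_\alpha\subseteq V_\beta$. The set $V_\alpha$ is transitive, $V_{\alpha+1}\approx\mathcal P(V_\alpha)$, and $\alpha\subseteq V_\alpha$.
\end{lemma}

\begin{proof}
Monotonicity is read off from \eqref{eq:U}. If $w\in x\subseteq V_\eta$ with $\eta<\alpha$, then $w\in V_\eta\subseteq V_\alpha$. Next, $x\in V_{\alpha+1}$ means $x\subseteq V_\eta$ for some $\eta\le\alpha$, which by monotonicity means $x\subseteq V_\alpha$. Finally, by $\in$-induction each $\eta<\alpha$ satisfies $\eta\subseteq V_\eta$, so $\eta\in V_\alpha$.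
\end{proof}

\subsection{Class ordinals}

The main recursion will not run over ordinals but over predicates that describe ordinals, since these are the objects that Lemma~\ref{lem:desc} can produce. A \emph{class ordinal} is a class $p$ of ordinals such that $w\in z\in p$ implies $w\in p$. Thus $\zeta\le\eta\in p$ implies $\zeta\in p$. If $\alpha$ is an ordinal, every $p\equiv\widehat\alpha$ is a class ordinal; so is the class of all ordinals. For a predicate $p$ let $V_p$ be the class
\[
x\in V_p\ :\Leftrightarrow\ \exists\eta\in p.\ x\subseteq U(\eta).
\]
If $p\equiv\widehat\alpha$ then $V_p\equiv\widehat{V_\alpha}$ by \eqref{eq:U}, and $p\subseteq q$ implies $V_p\subseteq V_q$. A class ordinal $p$ is a \emph{successor} if $p\equiv\widehat{\beta+1}$ for an ordinal $\beta$, and a \emph{limit} if it is nonempty and $\eta\in p$ implies $\eta+1\in p$.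

\begin{lemma}\label{lem:classord}
Let $p$ be a class ordinal.
\begin{itemize}
\item[(a)] For every ordinal $\delta$, either $\delta\in p$ or $p\subseteq\delta$.
\item[(b)] If $p\subseteq x$ for a set $x$, then $p\equiv\widehat\alpha$ for an ordinal $\alpha$.
\item[(c)] If $p$ is nonempty, it is a successor or a limit, and not both. If $p\equiv\widehat{\beta+1}$, then $\beta$ is the largest element of $p$, so it is unique up to $\approx$.
\item[(d)] $V_p$ is transitive and contains all subsets of its elements. If $\eta\in p$, then $\eta\in V_p$ and $V_\eta\in V_p$.
\end{itemize}
\end{lemma}

\begin{proof}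
(a) If $\eta\in p$ and $\eta\notin\delta$, then $\delta\le\eta$, so $\delta\in p$.

(b) Separate $p$ from $x$. The result is a transitive set of ordinals, hence an ordinal.

(c) The elements of $\beta+1$ are the ordinals $\le\beta$. If $p\equiv\widehat{\beta+1}$ were a limit, then $\beta+1\in\beta+1$. If $p$ is nonempty and not a limit, take $\eta\in p$ with $\eta+1\notin p$. Every $\zeta\in p$ satisfies $\zeta\le\eta$, since otherwise $\eta+1\le\zeta$ would give $\eta+1\in p$. Hence $p\equiv\widehat{\eta+1}$.

(d) Let $x\subseteq V_\eta$ with $\eta\in p$. Subsets of $x$ are subsets of $V_\eta$, and so are elements of $x$, because $V_\eta$ is transitive. The last claim holds since $\eta\subseteq V_\eta$ and $V_\eta\subseteq V_\eta$.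
\end{proof}

\section{Codes and small ordinals}\label{sec:codes}

We need a notion of ``a class has no more elements than some type in $\mathsf{Type}_i$''. Asking for a function $A\to\mathcal V$ onto the class is too rigid: to define such a function one must produce sets as data. A functional \emph{relation} between $A$ and $\mathcal V$ is a predicate, and predicates are cheap.

\begin{definition}\label{def:code}
Let $i\le n$. A \emph{code} of level $i$ is a pair $Q=(A,D)$ of a \emph{carrier} $A:\mathsf{Type}_i$ and a relation $D:A\to\mathcal V\to\mathsf{Prop}$, read ``$a$ denotes $x$'', bundled with proofs that $D\,a\,x$ is extensional in $x$ and functional: $D\,a\,x\wedge D\,a\,x'\to x\approx x'$. Codes of level $i$ form a type $\mathsf{Code}_i:\mathsf{Type}_{n+1}$. The code $Q$ \emph{covers} a class $X$ if every $x\in X$ is denoted by some $a:A$. It covers a set $x$ if it covers $\widehat x$.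
\end{definition}

An element of the carrier may denote nothing. A code that covers $X$ covers every subclass of $X$. A function $f:A\to\mathcal V$ gives the \emph{code of $f$}, with $D\,a\,x:=(f(a)\approx x)$, which covers the class of sets $\approx f(a)$.

There are two operations on codes. The \emph{sum} $Q\oplus Q'$ has the disjoint sum as carrier, with denotation defined by cases on the summand; it covers whatever $Q$ or $Q'$ covers. For $J:\mathsf{Type}_i$ and a family of codes $Q_j=(B_j,E_j)$, $j:J$, the \emph{power sum} $\mathsf{PS}_{j:J}\,Q_j$ has carrier $\Sigma_{j:J}(B_j\to\mathsf{Prop}):\mathsf{Type}_i$ and denotation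
\[
(j,P)\text{ denotes }x\ :\Leftrightarrow\ \forall z\,\bigl(z\in x\leftrightarrow\exists b.\ P\,b\wedge E_j\,b\,z\bigr).
\]
The right side prescribes the elements of $x$, so it is extensional and functional in $x$. The power sum mirrors the clause $V_\alpha=\bigcup_{\eta<\alpha}\mathcal P(V_\eta)$.

\begin{lemma}\label{lem:ps}
If $Q_j$ covers $X$ and $x$ is a set with $x\subseteq X$, then some $(j,P)$ denotes $x$ in $\mathsf{PS}_{j:J}\,Q_j$.
\end{lemma}

\begin{proof}
Take $P\,b:=\exists z.\ z\in x\wedge E_j\,b\,z$, the predicate of \emph{all} names of elements of $x$. If $z\in x$, some $b$ denotes $z$, and $P\,b$ holds. If $P\,b$ and $E_j\,b\,z$, then $E_j\,b\,z'$ for some $z'\in x$, so $z\approx z'\in x$ by functionality.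
\end{proof}

Now let $A:\mathsf{Type}_i$ and let $R$ be a well-founded relation on $A$. Lemma~\ref{lem:rec} gives the \emph{collapse} $c:A\to\mathcal V$ with $c(b)=\{c(a):a:\{a\mid R\,a\,b\}\}$. Put $\mathrm{clps}(A,R)=\{c(a):a:A\}$. An ordinal $\alpha$ is \emph{$i$-small} if $\alpha\approx\mathrm{clps}(A,R)$ for some $A:\mathsf{Type}_i$ and some well-founded $R$ on $A$, and $K_i$ is the class of $i$-small ordinals. It measures the height of the universe $\mathsf{Type}_i$. The next lemma converts a code, which is propositional information on a type, into an actual set.

\begin{lemma}\label{lem:collapse}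
If a code $(A,D):\mathsf{Code}_i$ covers a class ordinal $p$, then $p\equiv\widehat\kappa$ for an $i$-small ordinal $\kappa$.
\end{lemma}

\begin{proof}
Let $A'=\{a:A\mid\exists\xi\in p.\ D\,a\,\xi\}$, and on $A'$ let $R\,a\,b:\Leftrightarrow\exists\xi,\eta.\ D\,a\,\xi\wedge D\,b\,\eta\wedge\xi\in\eta$. By functionality, if $b$ denotes $\eta$, then $R\,a\,b$ holds exactly when $a$ denotes some element of $\eta$.

By $\in$-induction on $\eta$, every $b:A'$ that denotes $\eta$ is accessible, since each $a$ with $R\,a\,b$ denotes some $\xi\in\eta$. Every $b:A'$ denotes something, so $R$ is well-founded. Let $c$ be its collapse.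

By $\in$-induction on $\eta$, if $\eta\in p$ and $b:A'$ denotes $\eta$ then $c(b)\approx\eta$. Indeed, if $R\,a\,b$, then $a$ denotes some $\xi\in\eta$, we have $\xi\in p$, and so $c(a)\approx\xi\in\eta$. Conversely, each $\xi\in\eta$ is in $p$, so it is denoted by some $a:A'$, and then $R\,a\,b$ and $\xi\approx c(a)\in c(b)$.

Hence the elements of $\kappa:=\mathrm{clps}(A',R)$ are exactly the elements of $p$. So $\kappa$ is a transitive set of ordinals, hence an ordinal, and it is $i$-small.
\end{proof}

\begin{lemma}\label{lem:K}
Let $i\le n$.
\begin{itemize}
\item[(a)] $K_i$ is a class ordinal.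
\item[(b)] No code of level $i$ covers $K_i$.
\item[(c)] If $i<n$, there is an ordinal $\kappa_i\in K_{i+1}$ with $K_i\equiv\widehat{\kappa_i}$.
\item[(d)] $\omega\in K_0$.
\end{itemize}
\end{lemma}

\begin{proof}
(a) Let $\alpha\approx\mathrm{clps}(A,R)$ be an ordinal and $\beta\in\alpha$. The code of the collapse $c$ covers $\alpha$, hence $\beta\subseteq\alpha$. Lemma~\ref{lem:collapse} for $\widehat\beta$ shows that $\beta$ is $i$-small.

(b) Otherwise Lemma~\ref{lem:collapse} gives an $i$-small $\kappa$ with $K_i\equiv\widehat\kappa$, so $\kappa\in\kappa$. This is the Burali-Forti argument.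

(c) The type $I$ of pairs $(A,R)$ with $A:\mathsf{Type}_i$ and $R$ a well-founded relation on $A$ lies in $\mathsf{Type}_{i+1}$. The code of $\mathrm{clps}:I\to\mathcal V$ has level $i+1$ and covers $K_i$. Apply Lemma~\ref{lem:collapse} at level $i+1$.

(d) Apply Lemma~\ref{lem:collapse} to the code of $m\mapsto\overline m$ on $\mathbb N$ and to $\widehat\omega$.
\end{proof}

Put $\kappa_{-1}:=\omega$. Then $\kappa_{i-1}\in K_i$ for all $0\le i\le n$, and
\[
\omega=\kappa_{-1}<\kappa_0<\dots<\kappa_{n-1}.
\]

\begin{remark}\label{rem:K}
The class $K_n$ consists of all ordinals: for an ordinal $\alpha=\sup A\,f$ the code of $f$ has level $n$ and covers $\alpha$, so $\alpha\in K_n$ by Lemma~\ref{lem:collapse}. With choice, $K_i$ is closed under suprema of families $\alpha_a$ indexed by a type $A:\mathsf{Type}_i$: choose $(B_a,R_a)$ collapsing to $\alpha_a$, with collapse $c_a$; the code of $(a,b)\mapsto c_a(b)$ on $\Sigma_{a:A}B_a$ covers the union. This is the regularity one expects of $\kappa_i$. Without choice the pairs $(B_a,R_a)$ merely exist and the $\Sigma$-type cannot be formed. Section~\ref{sec:ladder} is the substitute.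
\end{remark}

For a single small ordinal there is no such obstacle, and the whole hierarchy below it is covered.

\begin{lemma}\label{lem:Vdelta}
If $\delta\in K_i$, then some code of level $i$ covers $V_\delta$.
\end{lemma}

\begin{proof}
Take $(A,R)$ with $\delta\approx\mathrm{clps}(A,R)$ and collapse $c$. By Lemma~\ref{lem:rec} define $\Psi:A\to\mathsf{Code}_i$ with $\Psi(b)=\mathsf{PS}_{a:\{a\mid R\,a\,b\}}\Psi(a)$. By induction along $R$, the code $\Psi(b)$ covers $U(c(b))$: if $x\in U(c(b))$, then by \eqref{eq:U} $x\subseteq U(y)$ for some $y\in c(b)$, so $x\subseteq U(c(a))$ for some $a$ with $R\,a\,b$, and Lemma~\ref{lem:ps} applies. If $x\in V_\delta$, then $x\subseteq U(c(a))$ for some $a:A$ by \eqref{eq:U}, so $\mathsf{PS}_{a:A}\Psi(a)$ covers $V_\delta$.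
\end{proof}

\section{The Ladder Lemma}\label{sec:ladder}

We want a \emph{function} $\Phi$ that assigns to each stage a code of level $i$ covering the hierarchy below that stage, in analogy with the enumerations $e_\alpha$ of Section~\ref{sec:prototype}. Structural recursion on an ordinal $\sup A\,f$ gives a power sum indexed by $A:\mathsf{Type}_n$, which is too large when $i<n$, and which for $i=n$ never reaches the stage $K_n$ at which we want a contradiction. Lemma~\ref{lem:Vdelta} gives only existence. Recursion along a ladder needs the rungs as terms, whereas the ladder only says which ordinals are rungs. By Lemma~\ref{lem:desc} a rung $\xi$ that is determined up to $\approx$ is available as a predicate equivalent to $\widehat\xi$. So we recurse on the type $\mathcal V\to\mathsf{Prop}$, along the relation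
\[
q\triangleleft p\ :\Leftrightarrow\ p,q\text{ are class ordinals and }\exists\beta\in p.\ q\equiv\widehat\beta .
\]
Note that $\beta\in p$ and $q\equiv\widehat\beta$, for a class ordinal $p$, already give $q\triangleleft p$ and $q\subseteq p$.

\begin{lemma}\label{lem:wf}
The relation $\triangleleft$ is well-founded on $\mathcal V\to\mathsf{Prop}$.
\end{lemma}

\begin{proof}
By $\in$-induction on $\beta$, every $q\equiv\widehat\beta$ is accessible: if $q'\triangleleft q$, then $q'\equiv\widehat\eta$ for some $\eta\in\beta$. Every $q\triangleleft p$ is of this form, so every $p$ is accessible.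
\end{proof}

\subsection{The first stages by hand}\label{sec:example}

Consider ladders indexed by $\mathbb N$ that step down by one at successors and run through the numerals at $\omega$:
\[
H\,p\,m\,\xi\ :\Leftrightarrow\ (\xi\text{ is an ordinal}\wedge p\equiv\widehat{\xi+1})\ \vee\ (p\equiv\widehat\omega\wedge\xi\approx\overline m).
\]
The $m$-th rung, as a predicate, is $h_p(m):=\lambda z.\,\exists\xi.\ H\,p\,m\,\xi\wedge z\in\xi$. To call $\Phi$ at $h_p(m)$ we need a proof of $h_p(m)\triangleleft p$. We cannot decide, when defining data, whether there is one. Instead we make the proof part of the index: with $J_p=\Sigma_{m:\mathbb N}\,\mathsf{PLift}(h_p(m)\triangleleft p)$, Lemma~\ref{lem:rec} yields $\Phi:(\mathcal V\to\mathsf{Prop})\to\mathsf{Code}_0$ with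
\[
\Phi(p)=\mathsf{PS}_{(m,v):J_p}\,\Phi(h_p(m)).
\]
We unfold this equation.
\begin{itemize}
\item If $p\equiv\widehat\emptyset$, nothing is below $p$. So $J_p$ and the carrier of $\Phi(p)$ are empty, and $\Phi(p)$ covers $V_\emptyset\approx\emptyset$.
\item If $p\equiv\widehat 1$, then $h_p(m)\equiv\widehat\emptyset$ and $h_p(m)\triangleleft p$ for each $m$. An element of the carrier is $((m,v),P)$ with $P$ a predicate on an empty type. It denotes $\emptyset$, the only element of $V_1$.
\item If $p\equiv\widehat{\overline 2}$, then $h_p(m)\equiv\widehat 1$, and every element of the carrier of $\Phi(h_p(m))$ denotes $\emptyset$. So $((m,v),P)$ denotes $\{\emptyset\}$ if $P$ holds somewhere and $\emptyset$ otherwise. These are the two elements of $V_{\overline 2}$.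
\item By induction on $k$, if $p\equiv\widehat{\overline k}$ then $\Phi(p)$ covers $V_{\overline k}$, by Lemma~\ref{lem:ps} and $V_{\overline{k+1}}\approx\mathcal P(V_{\overline k})$.
\item If $p\equiv\widehat\omega$, then $h_p(m)\equiv\widehat{\overline m}$. Each $x\in V_\omega$ is a subset of some $V_{\overline m}$, so it is denoted by some $((m,v),P)$.
\item If $p$ is any other limit, $H$ provides no rung. Then $h_p(m)\equiv\widehat\emptyset$, and all elements of the carrier of $\Phi(p)$ denote $\emptyset$.
\end{itemize}
Three features carry over. The definition of $\Phi$ makes no case distinction: cases occur inside $H$, which is a proposition, and in the verification. The function $\Phi$ is defined everywhere, and the quality of the ladder matters only for what $\Phi(p)$ covers. And the induction hypothesis must be stated for all predicates equivalent to $\widehat{\overline k}$, since $\Phi$ need not respect $\equiv$.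

What changes is the index. In the applications the ladder at $p$ is indexed by a set $V_\gamma$ with $\gamma\in p$ depending on $p$, and no fixed type of level $i$ names the elements of all these sets. The recursion itself supplies names: the carrier of $\Phi$ at $\gamma$. So there are two nested recursive calls, one to index the ladder and one at the rung.

\subsection{Statement and proof}

\begin{definition}\label{def:ladder}
A \emph{rule} is a relation $G:(\mathcal V\to\mathsf{Prop})\to\mathcal V\to\mathcal V\to\mathsf{Prop}$ such that $G\,p\,y\,\xi$ is extensional in $y$. A set $\gamma$ is a \emph{base} for $G$ at $p$ if $\gamma\in p$ and for every $\eta\in p$ there are $y\in U(\gamma)$ and $\xi$ with $G\,p\,y\,\xi$ and $\eta\subseteq\xi$. The rule $G$ is a \emph{ladder} at a class ordinal $p$ if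
\begin{itemize}
\item[(L1)] $G\,p\,y\,\xi$ and $G\,p\,y\,\xi'$ imply $\xi\approx\xi'$;
\item[(L2)] $G\,p\,y\,\xi$ implies $\xi\in p$;
\item[(L3)] there is a base for $G$ at $p$.
\end{itemize}
\end{definition}

So $G\,p$ is a partial function from sets to $p$ whose restriction to $V_\gamma$, for some $\gamma\in p$, is unbounded in $p$. The force of the notion lies in uniformity: one relation $G$ is to serve all $p$.

\begin{lemma}[Ladder Lemma]\label{lem:ladder}
Let $i\le n$, let $\delta\in K_i$ with $\omega\le\delta$, and let $G$ be a rule. Then there is a limit class ordinal $p\subseteq K_i$ with $\delta\in p$ at which $G$ is not a ladder.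
\end{lemma}

\begin{proof}
Suppose that $G$ is a ladder at every limit $p\subseteq K_i$ with $\delta\in p$. The goal is $\mathsf{False}$.

\emph{Step 1: successors.} Replace $G$ by the rule
\[
G'\,p\,y\,\xi\ :\Leftrightarrow\ (\xi\text{ is an ordinal}\wedge p\equiv\widehat{\xi+1})\ \vee\ (p\text{ is a limit}\wedge G\,p\,y\,\xi).
\]
By Lemma~\ref{lem:classord}(c), at a limit $p$ the first alternative never holds, so $G'\,p$ and $G\,p$ are equivalent. Let $p\equiv\widehat{\beta+1}$ with $\delta\in p$. Then $G'\,p\,y\,\xi$ holds if and only if $\xi\approx\beta$, which gives (L1) and (L2). The ordinal $1$ is a base: $1\in p$ because $1<\omega\le\delta\in p$, we have $\emptyset\in V_1$, and every $\eta\in p$ satisfies $\eta\subseteq\beta$. A class ordinal containing $\delta$ is a successor or a limit. So, writing $G$ for $G'$, we may assume that $G$ is a ladder at \emph{every} class ordinal $p\subseteq K_i$ with $\delta\in p$.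

\emph{Step 2: the recursion.} Below $\delta$ there are no ladders, and one code handles all these stages: by Lemma~\ref{lem:Vdelta} fix $Q_0:\mathsf{Code}_i$ covering $V_\delta$. Condition (L3) gives a base but does not single one out, so we describe the least one. For any predicate $p$ put
\[
\gamma(p):=\lambda z.\ \exists\gamma.\ (\gamma\text{ is a base at }p\text{ and }\gamma\subseteq\gamma'\text{ for every base }\gamma'\text{ at }p)\wedge z\in\gamma .
\]
We define the step function $F$ of Lemma~\ref{lem:rec} for the relation $\triangleleft$ and the type $\mathsf{Code}_i$. Let $p$ and $r:(q:\mathcal V\to\mathsf{Prop})\to q\triangleleft p\to\mathsf{Code}_i$ be given. For a proof $u$ of $\gamma(p)\triangleleft p$ write $r\,\gamma(p)\,u=(B_u,E_u)$, and for $s:B_u$ let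
\[
h(u,s):=\lambda z.\ \exists y,\xi.\ E_u\,s\,y\wedge G\,p\,y\,\xi\wedge z\in\xi
\]
describe the rung attached to the set that $s$ denotes. Put
\[
J:=\Sigma\bigl(u:\mathsf{PLift}(\gamma(p)\triangleleft p)\bigr)\ \Sigma\bigl(s:B_u\bigr)\ \mathsf{PLift}\bigl(h(u,s)\triangleleft p\bigr),
\]
a type in $\mathsf{Type}_i$, and
\[
F\,p\,r:=Q_0\oplus\mathsf{PS}_{(u,s,v):J}\ r\,h(u,s)\,v .
\]
Each use of $r$ comes with a proof that its argument is below $p$, namely $u$ or $v$. We obtain $\Phi:(\mathcal V\to\mathsf{Prop})\to\mathsf{Code}_i$ with
\[
\Phi(p)=Q_0\oplus\mathsf{PS}_{(u,s,v):J_p}\,\Phi(h_p(u,s)),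
\]
where $J_p$ and $h_p$ are $J$ and $h$ with $(B_u,E_u)=\Phi(\gamma(p))$.

\emph{Step 3: for every class ordinal $p\subseteq K_i$, the code $\Phi(p)$ covers $V_p$.} We use induction along $\triangleleft$. If $\delta\notin p$, then $p\subseteq\delta$ by Lemma~\ref{lem:classord}(a), so $V_p\subseteq V_\delta$ is covered by $Q_0$.

Let $\delta\in p$, so that $G$ is a ladder at $p$. The bases at $p$ form a class of ordinals, since $p$ and $U$ respect $\approx$, and it is nonempty by (L3). Let $\gamma$ be its least element. By Lemma~\ref{lem:desc}, $\gamma(p)\equiv\widehat\gamma$. As $\gamma\in p$, we get a proof $u$ of $\gamma(p)\triangleleft p$, and $\gamma(p)\subseteq p\subseteq K_i$. By the induction hypothesis $\Phi(\gamma(p))$ covers $V_\gamma$.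

Let $x\in V_p$, say $x\subseteq V_\eta$ with $\eta\in p$. Since $\gamma$ is a base, take $y\in V_\gamma$ and $\xi$ with $G\,p\,y\,\xi$ and $\eta\subseteq\xi$, and take $s$ in the carrier of $\Phi(\gamma(p))$ denoting $y$. If $s$ denotes $y'$ and $G\,p\,y'\,\xi'$, then $y'\approx y$ by functionality of the code, so $G\,p\,y\,\xi'$ by extensionality of $G$ in $y$, so $\xi'\approx\xi$ by (L1). By Lemma~\ref{lem:desc}, $h_p(u,s)\equiv\widehat\xi$. By (L2) $\xi\in p$, which gives a proof $v$ of $h_p(u,s)\triangleleft p$, and $h_p(u,s)\subseteq p\subseteq K_i$. By the induction hypothesis $\Phi(h_p(u,s))$ covers $V_\xi$, and $x\subseteq V_\eta\subseteq V_\xi$. By Lemma~\ref{lem:ps}, applied to the index $(u,s,v)$, some element of the carrier of $\Phi(p)$ denotes $x$.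

\emph{Step 4.} Take $p=K_i$, a class ordinal by Lemma~\ref{lem:K}(a). The code $\Phi(K_i)$ has level $i$ and covers $V_{K_i}$, which includes $K_i$ by Lemma~\ref{lem:classord}(d). This contradicts Lemma~\ref{lem:K}(b).
\end{proof}

\begin{remark}\label{rem:hyp}
The lemma fails if the main conditions are dropped. If $\delta\notin K_i$, no class ordinal $p\subseteq K_i$ contains $\delta$. Without (L1), the rule $G\,p\,y\,\xi:=(\xi\in p)$ satisfies (L2) and has base $1$ at every $p$ containing $1$; in the proof, $h_p(u,s)$ would describe the union of all rungs, which for a limit $p$ is $p$ itself. For $i<n$, without (L2) the rule $\xi\approx\kappa_i$ satisfies (L1) and has base $1$, and without the requirement $\gamma\in p$ the rule $\xi\in p\wedge y\approx\xi$ works with $\gamma=\kappa_i$, because $p\subseteq\kappa_i\subseteq V_{\kappa_i}$.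
\end{remark}

\section{A model of $\mathsf{ZF}$}\label{sec:zf}

\subsection{Satisfaction}

Let $\mathsf{Form}:\mathsf{Type}_0$ be the inductive type of formulas of set theory, built from $\mathsf x_j=\mathsf x_k$, $\mathsf x_j\in\mathsf x_k$, $\bot$, $\to$ and $\forall\mathsf x_j$ with $j,k:\mathbb N$, and let $\#:\mathsf{Form}\to\mathbb N$ be an injective coding defined by recursion. For a class $X$ and an assignment $\nu:\mathbb N\to\mathcal V$, define the proposition $X\models\varphi[\nu]$ by recursion on $\varphi$: the symbols $=$ and $\in$ are read as $\approx$ and $\in$, the connectives as themselves, and $X\models(\forall\mathsf x_j\varphi)[\nu]$ is $\forall y\in X.\ X\models\varphi[\nu(j\mapsto y)]$, where the update of $\nu$ uses the computable equality test on $\mathbb N$. Since $\mathsf{Prop}$ is impredicative, this is a truth definition for classes, not only for sets. By induction on $\varphi$, it depends only on the values of $\nu$ at the free variables, only up to $\approx$, and on $X$ only up to $\equiv$. We write $X\models\varphi[a,b,\dots]$ for an assignment of $a,b,\dots$ to the listed free variables.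

Derivability from a set of sentences in a Hilbert-style calculus for classical first-order logic with equality is an inductive predicate on $\mathsf{Form}$.

\begin{lemma}[Soundness]\label{lem:sound}
If $X$ is a nonempty class in which all sentences of a set $\Sigma$ hold, and $\varphi$ is derivable from $\Sigma$, then $X\models\varphi[\nu]$ for all $\nu$ with values in $X$.
\end{lemma}

\begin{proof}
Induction on derivability. Propositional axioms hold by EM, equality axioms by invariance under $\approx$, and quantifier axioms by the substitution lemma, proved by induction on $\varphi$: if $\mathsf x_k$ is free for $\mathsf x_j$ in $\varphi$, then substituting $\mathsf x_k$ for $\mathsf x_j$ has the same effect as updating $\nu$ at $j$ to $\nu(k)$. Modus ponens and generalization preserve truth under all assignments into $X$ by the clauses for $\to$ and $\forall$.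
\end{proof}

A concrete derivation in $\mathsf{ZF}$ can be transcribed into a closed proof of derivability. So every concrete theorem of $\mathsf{ZF}$ holds, provably in $T+\mathrm{EM}$, in every class model of $\mathsf{ZF}$.

A formula is $\Delta_0$ if all its quantifiers are bounded, of the form $\forall\mathsf x\in\mathsf y$ or $\exists\mathsf x\in\mathsf y$. If $X$ is a transitive class, $\varphi$ is $\Delta_0$ and $\nu$ has values in $X$, then $X\models\varphi[\nu]$ holds if and only if $\varphi[\nu]$ holds in the class of all sets: by induction on $\varphi$, since a bounded quantifier ranges over the elements of a member of $X$, all of which lie in $X$. We refer to this as \emph{absoluteness}.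

We axiomatize $\mathsf{ZF}$ by extensionality, pairing, union, power set, infinity, separation, foundation and the scheme
\begin{equation}\label{eq:repl}
\forall t\,\forall a\,\bigl[\forall x\in a\,\exists!y\,\varphi(x,y,t)\to\exists b\,\forall x\in a\,\exists y\in b\,\varphi(x,y,t)\bigr]
\end{equation}
for $\varphi$ with free variables among three fixed variables $x,y,t$. This is equivalent to the usual axioms. Parameters $t_1,\dots,t_m$ are handled by the formula $\exists t_1\dots t_m(t=\langle t_1,\dots,t_m\rangle\wedge\varphi)$, which is equivalent to $\varphi$ when $t$ is the tuple of the parameters, and separating $\{y\in b:\exists x\in a\,\varphi\}$ gives the image of $a$. The axioms form an inductive predicate on $\mathsf{Form}$, so $X\models\mathsf{ZF}$ is a single proposition.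

\begin{lemma}\label{lem:zermelo}
If $p$ is a limit class ordinal with $\omega\in p$, then $V_p$ satisfies all axioms of $\mathsf{ZF}$ except possibly \eqref{eq:repl}.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:classord}(d), $V_p$ is transitive, closed under subsets, and contains $\omega$. Transitivity gives extensionality. For foundation, an $\in$-minimal element of a nonempty $x\in V_p$ lies in $V_p$. Let $x,y\in V_p$. By linearity of the ordinals there is one $\eta\in p$ with $x,y\subseteq V_\eta$. Then $\{x,y\}\subseteq V_{\eta+1}$ and $\mathcal P(x)\subseteq V_{\eta+1}$ by Lemma~\ref{lem:rank}, and $\bigcup x\subseteq V_\eta$ by transitivity of $V_\eta$. As $\eta+1\in p$, the three sets are in $V_p$, and they witness pairing, power set and union there, because ``$z\subseteq x$'' and ``$z$ is an element of an element of $x$'' are $\Delta_0$. The set $\omega$ witnesses infinity, since ``contains $\emptyset$ and is closed under successor'' is $\Delta_0$. For separation, the predicate $\lambda z.\,V_p\models\varphi[z,\dots]$ is extensional, so it can be separated from $x$, and the result is a subset of $x$.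
\end{proof}

\subsection{Replacement}

If \eqref{eq:repl} fails in $V_p$, a definable function on some $a\in V_p$ has values of unbounded rank, which is a ladder at $p$. The difficulty is uniformity: the failing formula and parameter merely exist, and there may be many. We therefore select none of them. The rule below evaluates \emph{all} definable partial functions at once and reads the formula and the parameter off the index.

\begin{proposition}\label{prop:zf}
There is a limit class ordinal $\theta$ with $\kappa_{n-1}\in\theta$ and $V_\theta\models\mathsf{ZF}$.
\end{proposition}

\begin{proof}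
Let $G\,p\,w\,\xi$ say that there are a formula $\varphi$ as in \eqref{eq:repl} and sets $x,y,t\in V_p$ such that
\begin{itemize}
\item $w\approx\langle\langle\overline{\#\varphi},t\rangle,x\rangle$,
\item $V_p\models\varphi[x,y,t]$, and every $y'\in V_p$ with $V_p\models\varphi[x,y',t]$ satisfies $y'\approx y$,
\item $\xi$ is the least ordinal with $y\subseteq V_\xi$.
\end{itemize}
This is extensional in $w$, so $G$ is a rule. It satisfies (L1) at every class ordinal $p$: the index $w$ determines $\#\varphi$, hence $\varphi$, and determines $t$ and $x$ up to $\approx$; then $y$ is determined by uniqueness and invariance of $\models$, and $\xi$ by $y$. It satisfies (L2): $y\in V_p$ gives $\eta\in p$ with $y\subseteq V_\eta$, so $\xi\le\eta$ and $\xi\in p$.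

Apply Lemma~\ref{lem:ladder} with $i=n$ and $\delta=\kappa_{n-1}$, where $\omega\le\kappa_{n-1}\in K_n$. We obtain a limit $\theta$ with $\kappa_{n-1}\in\theta$ at which $G$ has no base. As $\omega\in\theta$, Lemma~\ref{lem:zermelo} leaves only \eqref{eq:repl}. Suppose it fails for $\varphi$ at $t,a\in V_\theta$: for each $x\in a$ there is $y\in V_\theta$, unique up to $\approx$, with $V_\theta\models\varphi[x,y,t]$, but no $b\in V_\theta$ contains such a $y$ for each $x\in a$. We find a base.

Let $k=\#\varphi$. Since $\overline k\in\omega\in\theta$, we have $\overline k\in V_\theta$. By linearity the sets $a,t,\overline k$ are subsets of one $V_\zeta$ with $\zeta\in\theta$, so they are elements of $V_\rho$ for $\rho=\zeta+1$. Let $\gamma=\rho+4$ be the fourth successor of $\rho$; it is in $\theta$ since $\theta$ is a limit. For $x\in a$ the index $w_x=\langle\langle\overline k,t\rangle,x\rangle$ lies in $V_\gamma$. Indeed, if $z,z'\in V_\beta$, then $\{z\},\{z,z'\}\in V_{\beta+1}$ and $\langle z,z'\rangle\in V_{\beta+2}$; apply this to $\overline k,t\in V_\rho$, and then to $\langle\overline k,t\rangle$ and $x$ in $V_{\rho+2}$, where $x\in V_\rho$ by transitivity.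

Let $\eta\in\theta$, and suppose that no $w\in V_\gamma$ and $\xi$ satisfy $G\,\theta\,w\,\xi$ and $\eta\subseteq\xi$. For $x\in a$ let $y$ be its value and $\xi$ the least ordinal with $y\subseteq V_\xi$. Then $G\,\theta\,w_x\,\xi$, so $\eta\not\subseteq\xi$, so $\xi<\eta$ and $y\in V_\eta$. Thus $b=V_\eta$, which is in $V_\theta$ by Lemma~\ref{lem:classord}(d), contains a value for each $x\in a$, contrary to the assumption. So $\gamma$ is a base for $G$ at $\theta$, a contradiction.
\end{proof}

By Lemma~\ref{lem:classord}(a),(b), either $\theta$ consists of all ordinals or $\theta\equiv\widehat\alpha$ for an ordinal $\alpha$. The proof does not say which.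

\section{Ordinals inaccessible in $L$}\label{sec:inac}

We recall the textbook facts on the constructible universe. There are formulas defining a class $L$ and a relation $<_L$ such that $\mathsf{ZF}$ proves: $L$ is transitive and contains all ordinals; the relativization $\varphi^L$ holds for each axiom $\varphi$ of $\mathsf{ZFC}$; and $<_L$ is a strict linear order of $L$ in which every nonempty definable subclass of $L$ has a least element. A map into a limit ordinal $\alpha$ is \emph{cofinal} if every $\eta<\alpha$ is $\le$ some value. An infinite cardinal $\alpha$ is \emph{regular} if no map $\gamma\to\alpha$ with $\gamma<\alpha$ is cofinal, and a \emph{strong limit} if $2^\mu<\alpha$ for all cardinals $\mu<\alpha$.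

A failure of inaccessibility at $\alpha$ is witnessed by a cofinal map $h$ into $\alpha$. Unlike the parameter $t$ in Proposition~\ref{prop:zf}, the map $h$ does not lie in any $V_\gamma$ with $\gamma<\alpha$, since its values are unbounded in $\alpha$, so it cannot be stored in the index. It must be determined by $\alpha$, and this is what $<_L$ achieves. The two ways to fail, singularity and failure of the strong limit property, are merged by letting $h$ be defined on subsets of some $\gamma<\alpha$. This is why ladders are indexed by $V_\gamma$ and not by $\gamma$.

Let $W(\alpha,h)$ say: $h$ is a function with values in $\alpha$, there is $\gamma\in\alpha$ such that every element of the domain of $h$ is a subset of $\gamma$, and for every $\eta\in\alpha$ some value $\xi$ of $h$ satisfies $\eta\subseteq\xi$. This is $\Delta_0$, since the components of a pair in $h$ are elements of elements of that pair. Let $\chi(\alpha,h)$ say that $h$ is the $<_L$-least element of $L$ with $W(\alpha,h)$.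

\begin{lemma}\label{lem:star}
$\mathsf{ZF}$ proves that for each $\alpha$ there is at most one $h$ with $\chi(\alpha,h)$, and that there is one if $\alpha>\omega$ is a limit ordinal with $\neg\mathrm{inac}_L(\alpha)$.
\end{lemma}

\begin{proof}
Uniqueness holds because $<_L$ is linear. For existence it suffices to find $h\in L$ with $W(\alpha,h)$. If $L$ contains a cofinal map $f:\gamma\to\alpha$ with $\gamma<\alpha$, define $h$ in $L$ by $h(\{\xi\})=f(\xi)$ for $\xi<\gamma$. Otherwise $\alpha$ is a cardinal of $L$, since a bijection from a smaller ordinal would be cofinal; it is regular in $L$, and uncountable in $L$ since $\alpha>\omega$. As $\mathrm{inac}_L(\alpha)$ fails, $\alpha$ is not a strong limit in $L$: there is $\gamma<\alpha$ with $(2^{\gamma})^L\ge\alpha$. Since $L$ satisfies choice, there is in $L$ an injection of $\alpha$ into $\mathcal P(\gamma)^L$. Its inverse $h$ is in $L$, is defined on subsets of $\gamma$ and has range $\alpha$.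
\end{proof}

Fix $\theta$ as in Proposition~\ref{prop:zf}. By Lemma~\ref{lem:sound}, the statement of Lemma~\ref{lem:star} holds in $V_\theta$. This is the role of $V_\theta$ in the next proof: it is the place where the theory of $L$ is available, and it reaches above all $\kappa_i$.

\begin{proposition}\label{prop:inac}
For each $i<n$ there is an ordinal $\lambda_i\in V_\theta$ with $\kappa_{i-1}<\lambda_i\le\kappa_i$ and $V_\theta\models\mathrm{inac}_L[\lambda_i]$.
\end{proposition}

\begin{proof}
Consider the rule
\[
G\,p\,y\,\xi\ :\Leftrightarrow\ \exists\alpha,h\in V_\theta.\ \ p\equiv\widehat\alpha\ \wedge\ V_\theta\models\chi[\alpha,h]\ \wedge\ \langle y,\xi\rangle\in h .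
\]
Apply Lemma~\ref{lem:ladder} at level $i$ with $\delta=\kappa_{i-1}$, where $\omega\le\kappa_{i-1}\in K_i$. We obtain a limit $p\subseteq K_i$ with $\kappa_{i-1}\in p$ at which $G$ is not a ladder. Since $i<n$ we have $K_i\equiv\widehat{\kappa_i}$, so by Lemma~\ref{lem:classord}(b) $p\equiv\widehat\lambda$ for an ordinal $\lambda$, and $\kappa_{i-1}<\lambda\le\kappa_i\le\kappa_{n-1}$. From $\kappa_{n-1}\in\theta$ we get $\lambda\in\theta$, hence $\lambda\in V_\theta$.

Suppose $V_\theta\models\neg\mathrm{inac}_L[\lambda]$. The statement ``$\lambda$ is a limit ordinal and has a limit ordinal as an element'' is $\Delta_0$, and it is true because $p$ is a limit and $\omega\in\lambda$. By absoluteness it holds in $V_\theta$, where it means that $\lambda$ is a limit ordinal greater than $\omega$. So there is $h\in V_\theta$, unique up to $\approx$, with $V_\theta\models\chi[\lambda,h]$, and $W(\lambda,h)$ is true by absoluteness. Any $\alpha$ with $p\equiv\widehat\alpha$ satisfies $\alpha\approx\lambda$, so $G\,p\,y\,\xi$ is equivalent to $\langle y,\xi\rangle\in h$. Conditions (L1) and (L2) hold since $h$ is a function with values in $\lambda$. Take $\gamma\in\lambda$ as in $W(\lambda,h)$.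 Then $\gamma+1\in p$ because $p$ is a limit, and $\gamma+1$ is a base: for $\eta\in\lambda$ there is $\langle y,\xi\rangle\in h$ with $\eta\subseteq\xi$, and $y\subseteq\gamma\subseteq V_\gamma$ gives $y\in V_{\gamma+1}$. So $G$ is a ladder at $p$, a contradiction. Put $\lambda_i=\lambda$.
\end{proof}

\section{Consistency strength}\label{sec:end}

We return to the metatheory. Let $\sigma_n$ be the sentence stating that there are ordinals $\lambda_0<\dots<\lambda_{n-1}$ with $\mathrm{inac}_L(\lambda_i)$ for all $i<n$.

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Inside $T+\mathrm{EM}$, Proposition~\ref{prop:zf} gives $\theta$ with $V_\theta\models\mathsf{ZF}$, and $V_\theta$ is transitive by Lemma~\ref{lem:classord}(d). Proposition~\ref{prop:inac} gives ordinals $\lambda_i\in V_\theta$ that satisfy $\mathrm{inac}_L$ in $V_\theta$, and they increase strictly since $\lambda_i\le\kappa_i<\lambda_{i+1}$. Being an ordinal and $<$ are $\Delta_0$, so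
\begin{equation}\label{eq:model}
T+\mathrm{EM}\ \vdash\ \text{there is a class ordinal }\theta\text{ with }V_\theta\models\mathsf{ZF}+\sigma_n .
\end{equation}

Suppose $\mathsf{ZFC}_\omega\vdash\bot$. The derivation uses finitely many axioms, and $\mathsf{ZFC}_n$ proves the axioms of $\mathsf{ZFC}_m$ for $m\le n$, so $\mathsf{ZFC}_n\vdash\bot$ for some $n$. By G\"odel's theorem on $L$, the theory $\mathsf{ZF}+\sigma_n$ proves the relativization to $L$ of every axiom of $\mathsf{ZFC}$, and it proves the relativization of ``there are at least $n$ inaccessible cardinals'' because the $\lambda_i$ are ordinals, hence in $L$, and inaccessible there. Relativizing the derivation gives $\mathsf{ZF}+\sigma_n\vdash\bot$. Transcribe this derivation into $T$ and apply Lemma~\ref{lem:sound} to the nonempty class $V_\theta$ of \eqref{eq:model}: this is a closed term of type $\mathsf{False}$ in $T+\mathrm{EM}$. Every step is an explicit operation on finite syntactic objects. The number $n$ is read off the derivation, relativization and transcription are defined by recursion on it, and the proof of \eqref{eq:model} is assembled from finitely many fixed templates by inserting the levels $n$ and $i\le n$.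 So the transformation is effective and finitary.
\end{proof}

The internal form of \eqref{eq:model} gives more than relative consistency.

\begin{corollary}\label{cor:more}
\begin{itemize}
\item[(a)] For each $n$, the theory $T+\mathrm{EM}$ proves the arithmetical sentence $\mathrm{Con}(\mathsf{ZFC}_n)$, with universes up to $\mathsf{Type}_{n+2}$, the last one only as a classifier of motives.
\item[(b)] Every arithmetical sentence provable in $\mathsf{ZFC}_\omega$ is provable, as a statement about the type $\mathbb N$, in $T+\mathrm{EM}$.
\item[(c)] Every theory $T'$ with $T+\mathrm{EM}\subseteq T'\subseteq T+\mathrm{EM}+\mathrm{choice}$ is equiconsistent with $\mathsf{ZFC}_\omega$.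
\end{itemize}
\end{corollary}

\begin{proof}
(a) In \eqref{eq:model}, ``$V_\theta\models\mathsf{ZF}+\sigma_n$'' is one statement that quantifies over all axioms in $\mathsf{Form}$, and Lemma~\ref{lem:sound} is proved internally for all derivations. So $T+\mathrm{EM}$ proves that $\bot$ is not derivable from $\mathsf{ZF}+\sigma_n$. By course-of-values induction on $\mathbb N$, a number that codes a derivation yields derivability of the coded formula, so $T+\mathrm{EM}\vdash\mathrm{Con}(\mathsf{ZF}+\sigma_n)$. The implication $\mathrm{Con}(\mathsf{ZF}+\sigma_n)\to\mathrm{Con}(\mathsf{ZFC}_n)$ is provable in primitive recursive arithmetic, whose theorems hold of the type $\mathbb N$ in $T+\mathrm{EM}$, because the recursor of $\mathbb N$ provides primitive recursion and induction.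

(b) Let $\mathsf{ZFC}_n\vdash\sigma$, where $\sigma$ is read in set theory with quantifiers over $\omega$. Then $\mathsf{ZF}+\sigma_n\vdash\sigma^L$. Since $\mathsf{ZF}$ proves that $L$ has the same $\omega$, addition and multiplication as the universe, $\mathsf{ZF}+\sigma_n\vdash\sigma$, and hence $V_\theta\models\sigma$. The formula ``$x$ is a limit ordinal and no element of $x$ is'' is $\Delta_0$ and true of $\omega=\{\overline m:m:\mathbb N\}$, so this set is the $\omega$ of $V_\theta$, and $m\mapsto\overline m$ is a bijection from $\mathbb N$ onto its elements up to $\approx$. The formula defining addition satisfies the recursion equations in $V_\theta$, so by induction on $k:\mathbb N$ the sum of $\overline m$ and $\overline k$ in $V_\theta$ is $\overline{m+k}$; the recursion equations for multiplication then give $\overline{m\cdot k}$ as the product. By induction on the subformulas $\psi$ of $\sigma$, the statement $V_\theta\models\psi[\overline m,\dots]$ is equivalent to $\psi(m,\dots)$ over $\mathbb N$.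

(c) $\mathrm{Con}(\mathsf{ZFC}_\omega)\Rightarrow\mathrm{Con}(T+\mathrm{EM}+\mathrm{choice})\Rightarrow\mathrm{Con}(T')\Rightarrow\mathrm{Con}(T+\mathrm{EM})\Rightarrow\mathrm{Con}(\mathsf{ZFC}_\omega)$.
\end{proof}

\begin{remark}\label{rem:used}
Besides EM, the argument uses only dependent function types with universes, the impredicative proof-irrelevant $\mathsf{Prop}$, standard inductive types ($\Sigma$, sums, $\mathbb N$, $\mathsf{Form}$, $\mathcal V$, lifts and the logical connectives) and large elimination of $\mathsf{Acc}$. It uses no function extensionality, propositional extensionality, quotients, choice, or unique choice for data. Large elimination of $\mathsf{Acc}$ enters three times: in the collapse $c$, in $\Psi$ (Lemma~\ref{lem:Vdelta}) and in $\Phi$ (Lemma~\ref{lem:ladder}). EM enters in the existence of minimal elements, in the linearity of the ordinals and the case distinctions that rest on it, in soundness of classical logic, and in the arguments by contradiction of Sections~\ref{sec:ladder}--\ref{sec:inac}. We claim nothing about the strength of the theory when EM or large elimination of $\mathsf{Acc}$ is dropped.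
\end{remark}

\begin{thebibliography}{9}

\bibitem{Carneiro}
Mario Carneiro,
\emph{CIC + EM $\vdash$ Con(ZF): the consistency of ZF in type theory with excluded middle and no choice},
arXiv:2609.23143 (2026).

\end{thebibliography}
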